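# Expand-contract plasticity for unit balls and spheres of asymmetric norms

## 1. Finite dimension: compactness forces rigidity

Let $X$ be a real vector space.

**Definition (asymmetric norm).** An *asymmetric norm* on $X$ is a function $p:X\to[0,\infty)$ with $p(tx)=t\,p(x)$ for $t\ge 0$, with $p(x+y)\le p(x)+p(y)$, and such that $p(x)=p(-x)=0$ implies $x=0$. It induces the quasi-metric $d_p(x,y)=p(y-x)$. It is $T_1$ if $p(x)=0$ alone implies $x=0$.

On $X=\mathbb R$ write $t^+=\max(t,0)$, $t^-=\max(-t,0)$ and take $p(t)=t^++Mt^-$ with $M\ge 0$. For $M=1$ this is the absolute value. For $M=8$ a step to the right of length $1$ costs $1$ and a step to the left costs $8$. For $M=0$ it is still an asymmetric norm, but it is not $T_1$, since $p(-1)=0$. Every ordinary norm is a $T_1$ asymmetric norm. The word "asymmetric" permits $p(-x)\ne p(x)$ but does not require it.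

The forward unit ball and sphere are
$$B_p=\{x\in X:p(x)\le 1\},\qquad S_p=\{x\in X:p(x)=1\}.$$

**Definition (plasticity).** A quasi-metric space $(M,d)$ is *expand-contract plastic* if every bijection $F:M\to M$ with $d(F(x),F(y))\ge d(x,y)$ for all $x,y$ (call such $F$ *non-contractive*) satisfies $d(F(x),F(y))=d(x,y)$ for all $x,y$.

In plain words: one cannot rearrange the space onto itself so that some distance grows and none shrinks. In finite dimension this holds for both the ball and the sphere.

**Proposition 1.** If $X$ is finite-dimensional and $p$ is a $T_1$ asymmetric norm on $X$, then $(B_p,d_p)$ and $(S_p,d_p)$ are expand-contract plastic.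

**Proof.** We may assume $X\neq\{0\}$. The function $p$ is convex and finite on a finite-dimensional space, so it is continuous. Fix a Euclidean norm $|\cdot|$. By $T_1$, $p$ is positive on the compact Euclidean unit sphere, so $c|x|\le p(x)\le K|x|$ for some $0<c\le K$. Hence $B_p$ and $S_p$ are closed and bounded, that is, compact. Let $M$ be either of them and $F:M\to M$ non-contractive. Fix $x,y\in M$ and $\varepsilon>0$. By compactness of $M\times M$, the sequence $(F^n(x),F^n(y))$ has a convergent subsequence. So there are $n<m$ such that the vectors $\pm(F^m(x)-F^n(x))$ and $\pm(F^m(y)-F^n(y))$ all have $p$-value below $\varepsilon$. Put $k=m-n\ge 1$. Since $F^n$ is non-contractive,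
$$d_p(F^k(x),x)\le d_p(F^m(x),F^n(x))<\varepsilon,\qquad d_p(y,F^k(y))\le d_p(F^n(y),F^m(y))<\varepsilon .$$
Therefore
$$d_p(F(x),F(y))\le d_p(F^k(x),F^k(y))\le d_p(F^k(x),x)+d_p(x,y)+d_p(y,F^k(y))< d_p(x,y)+2\varepsilon .$$
Let $\varepsilon\to 0$. $\square$

In infinite dimension the compactness is gone. The question, posed as open in Thomas Duzer, "Compact Quasi-Metric Spaces Are Expand-Contract Plastic", arXiv:2610.14301 (2026), is: *for a $T_1$ asymmetric norm $p$ on an infinite-dimensional space, is $(B_p,d_p)$ expand-contract plastic? Is $(S_p,d_p)$?*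

## 2. Without compactness: shifts, linear maps, and the four theorems

It is convenient to look at $G=F^{-1}$. A map $f$ between subsets of asymmetrically normed spaces is *nonexpansive* if $p(f(x)-f(x'))\le p(x-x')$ for all $x,x'$. If $G:M\to M$ is a nonexpansive bijection that is not an isometry, then $G^{-1}$ is a non-contractive bijection that is not an isometry, and conversely. So plasticity fails exactly when such a $G$ exists.

**A metric space that is not plastic.** Let $M=\{a_i,b_i:i\in\mathbb Z\}$. Let distinct points have distance $2$, except that $d(a_i,b_i)=1$ for $i\le 0$. All nonzero distances lie in $\{1,2\}$, so the triangle inequality holds. The shift $a_i\mapsto a_{i-1}$, $b_i\mapsto b_{i-1}$ is a bijection. It keeps all distances except $d(a_1,b_1)=2$, which becomes $d(a_0,b_0)=1$. So it is nonexpansive and not an isometry. What makes this work is room in both directions: every point has a preimage and an image, forever.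

**Linear shifts cannot do this on a ball or a sphere.** A first idea is to find a weighted shift operator that contracts. But let $L:X\to X$ be linear and bijective. If $L$ maps $B_p$ onto $B_p$, then $x\in tB_p$ if and only if $Lx\in tB_p$, for every $t>0$. Since $p(x)=\inf\{t>0:x\in tB_p\}$, we get $p(Lx)=p(x)$, so $L$ is an isometry. If $p$ is $T_1$ and $L$ maps $S_p$ into $S_p$, scaling gives $p(Lx)=p(x)$ as well. A counterexample must be nonlinear.

Here are the results.

**Theorem A (ball).** Every real normed space $X_0\ne\{0\}$ embeds isometrically in an infinite-dimensional normed space $(X,\|\cdot\|)$ (a symmetric norm, no completeness claimed) whose unit ball is not expand-contract plastic.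

**Theorem B (sphere).** Every infinite-dimensional normed space $E_0$ embeds isometrically in a space $X$ with a $T_1$ asymmetric norm $p$ such that $(S_p,d_p)$ is not expand-contract plastic.

**Theorem C (strictly convex balls).** Let $p,q$ be $T_1$ asymmetric norms on real vector spaces of any dimension, with no completeness assumed, and let $q$ be strictly convex. Then every nonexpansive bijection $B_p\to B_q$ is the restriction of a linear isometry. In particular $(B_p,d_p)$ is expand-contract plastic for every strictly convex $T_1$ asymmetric norm $p$.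

**Theorem D (both at once).** There is one $T_1$ asymmetric norm on an infinite-dimensional space for which both $(B_p,d_p)$ and $(S_p,d_p)$ fail to be plastic.

So both questions have the answer *no*, by Theorems A and B. Two things are not settled here: the ball for complete norms, and the sphere for symmetric norms. For complete, strictly convex, symmetric norms, plasticity of the ball is a result of Cascales, Kadets, Orihuela and Wingler (2016); for general complete norms the ball question remains the open question of that paper. We will not use that result.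

**Functionals.** For an asymmetrically normed space $E$ let $K_E$ be the set of linear $\omega:E\to\mathbb R$ with $\omega\le p$. Applying $\omega\le p$ to $-x$ gives $\omega(x)\ge -p(-x)$. By the Hahn–Banach theorem for sublinear functionals, a linear functional that is $\le p$ on a subspace extends to an element of $K_E$. On the line $\mathbb Rx$ the functional $tx\mapsto tp(x)$ is $\le p$: for $t<0$ this says $-|t|p(x)\le|t|p(-x)$. Hence
$$p(x)=\max_{\omega\in K_E}\omega(x).\tag{1}$$
For $p(t)=t^++Mt^-$ on $\mathbb R$, $K_{\mathbb R}$ consists of the maps $t\mapsto\lambda t$ with $-M\le\lambda\le 1$.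

## 3. Strict convexity replaces compactness for the ball (Theorem C)

**Definition (strict convexity).** $q$ is *strictly convex* if $q(u)=q(v)=1$ and $u\ne v$ imply $q\big(\frac{u+v}{2}\big)<1$.

Then $q(au+(1-a)v)<1$ for all $0<a<1$. Indeed $\varphi(a)=q(au+(1-a)v)$ is convex with $\varphi(0)=\varphi(1)=1$ and $\varphi(\frac12)<1$. A point of $(0,\frac12)$ is a proper convex combination of $0$ and $\frac12$, and a point of $(\frac12,1)$ is one of $\frac12$ and $1$.

Let $(E,p)$, $(E',q)$ be $T_1$, let $q$ be strictly convex, let $G:B_p\to B_q$ be a nonexpansive bijection, and let $F=G^{-1}$.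

**Step 1. The center is fixed.** The purpose is to compare $q(Gx)$ with $p(x)$. Let $g=G(0)$. Each $y\in B_q$ is $G(x)$ for some $x\in B_p$, so $q(y-g)\le p(x-0)\le 1$. Thus $B_q-g\subset B_q$. Starting from $0\in B_q$ and iterating, $-ng\in B_q$ for all $n$, so $q(-g)\le 1/n$ for all $n$. Hence $q(-g)=0$, and $g=0$ by $T_1$. Consequently $q(Gx)\le p(x)$ on $B_p$.

**Step 2. $G$ is positively homogeneous and $q(Gx)=p(x)$.** This is where strict convexity enters. Let $q(y)=1$ and $x=F(y)$. Then $1=q(y)\le p(x)\le 1$, so $p(x)=1$. For $0<a<1$ put $z=G(ax)$. Then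
$$q(z)\le p(ax)=a,\qquad q(y-z)\le p(x-ax)=1-a,\qquad 1=q(y)\le q(z)+q(y-z).$$
So $q(z)=a$ and $q(y-z)=1-a$. Now
$$y=a\cdot\frac za+(1-a)\cdot\frac{y-z}{1-a}$$
is a convex combination of two unit vectors with $q(y)=1$. By strict convexity the two vectors coincide, and then both equal $y$. So $z=ay$, that is, $F(ay)=aF(y)$. Including the trivial cases $a=0,1$,
$$F(ay)=aF(y),\qquad p(F(ay))=a\qquad(a\in[0,1],\ q(y)=1).$$

Let $x\in B_p$, $x\ne 0$. Then $Gx\ne 0$ by injectivity, so $a=q(Gx)\in(0,1]$ by $T_1$. With $y=Gx/a$ we get $x=F(ay)=aF(y)$, so $p(x)=a=q(Gx)$. If $t\ge0$ and $tx\in B_p$, then $ta=p(tx)\le 1$ and $tx=taF(y)=F(tay)$, so $G(tx)=tay=tG(x)$.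

We extend $G$ to $E$: for $x\in E$ choose $s>0$ with $s\ge p(x)$ and put $G(x)=sG(x/s)$. For $s<s'$ we have $x/s'=(s/s')(x/s)$, so homogeneity on the ball shows that the choice of $s$ is irrelevant. The extended $G$ is positively homogeneous with $q(Gx)=p(x)$. Two points can be scaled into the ball by one common $s$, so $G$ is injective and $q(Gx-Gx')\le p(x-x')$ on $E$. It is onto $E'$, since $y'/s\in B_q$ for large $s$.

*What this step needs.* In $\ell_1^2$ take $y=(\frac12,\frac12)$, $z=(\frac12,0)$, $a=\frac12$. Then $\|z\|=a$ and $\|y-z\|=1-a$, but $z\ne ay$. Without strict convexity the three relations above do not determine $z$.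

**Step 3. $G$ is additive.** We show that $\sum z_i=0$ implies $\sum G(z_i)=0$, by comparing a norming functional in $E'$ with a derivative of $p$ in $E$. Let $z_1,\dots,z_k\in E$ with $\sum z_i=0$, put $w=\sum G(z_i)$, and suppose $w\ne 0$. Then $q(-w)>0$. Let $x_1=G^{-1}(-w)$ and $V=\operatorname{span}(z_1,\dots,z_k,x_1)$. The finite convex function $p|_V$ on a finite-dimensional space is continuous and differentiable almost everywhere, hence on a dense set. Let $x\in V$ be a point of differentiability with derivative $x^*$. By (1) choose $\psi\in K_{E'}$ with $\psi(Gx)=q(Gx)=p(x)$. For $t>0$,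
$$p(x)-t\psi(Gz_i)=\psi(Gx-G(tz_i))\le q(Gx-G(tz_i))\le p(x-tz_i)=p(x)-t\,x^*(z_i)+o(t).$$
Dividing by $t$ and letting $t\to0$, $\psi(Gz_i)\ge x^*(z_i)$. Summing, $\psi(w)\ge x^*(\sum z_i)=0$. This holds at every differentiability point $x\in V$. On the other hand, since $-w=Gx_1$,
$$\psi(-w)=\psi(Gx)-\psi(Gx-Gx_1)\ge p(x)-q(Gx-Gx_1)\ge p(x)-p(x-x_1),$$
and as $x\to x_1$ in $V$ the right side tends to $p(x_1)=q(-w)>0$. For a differentiability point $x$ close to $x_1$ this gives $\psi(w)<0$, a contradiction. So $w=0$.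

**Step 4. Conclusion.** The tuple $(z,-z)$ shows that $G$ is odd. The tuple $(z_1,z_2,-z_1-z_2)$ then shows that it is additive. With positive homogeneity, $G$ is linear, and $q(Gx-Gx')=q(G(x-x'))=p(x-x')$. If $p=q$ and $F$ is a non-contractive bijection of $B_p$, apply this to $G=F^{-1}$. So $B_p$ is plastic. $\blacksquare$

## 4. A tower of preimages and images: ordinary norms (Theorem A)

We now drop strict convexity and imitate the shift on pairs: give every point of the ball a preimage, far from everything else, and give every point an image. An $\ell_1$-sum makes new points as far away as possible.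

**Extending inside the first space fails.** Take $X_0=\mathbb R$ and start with $G(0)=0$. Let $\Lambda_0=[-1,1]\setminus\{0\}$ and $Y_0=\mathbb R\oplus_1\ell_1(\Lambda_0)$ with unit vectors $e_y$, and declare $G(e_y)=y$. This is 1-Lipschitz on $\{0\}\cup\{e_y\}$. Can we extend $G$ to a 1-Lipschitz injection of $B_{Y_0}$ into $Y_0$? Look at $\frac12e_1$. Its image $(s,c)$ must satisfy $|s|+\|c\|\le\frac12$ and $|1-s|+\|c\|\le\frac12$. Adding, $|s|+|1-s|+2\|c\|\le1$, which forces $c=0$ and then $s=\frac12$. So $G(\frac12e_1)=\frac12$. But $\frac12=G(e_{1/2})$ already, and injectivity is lost. The codomain must be enlarged so that it contains new points with the required distances. A space of functions with the sup norm does this, with one coordinate for each admissible real-valued function.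

**Textbook fact (McShane).** A 1-Lipschitz $g:D\to\mathbb R$ on a nonempty subset $D$ of a metric space extends to a 1-Lipschitz function on the whole space, for instance by $x\mapsto\inf_{a\in D}(g(a)+d(x,a))$.

**Proof of Theorem A.** A normed space embeds in its completion, so we may assume that $X_0$ is a Banach space. We construct Banach spaces $X_0\subset X_1\subset\cdots$ (isometric embeddings treated as inclusions), closed sets $D_n\subset B_{X_n}$ with $0\in D_n$, and injective 1-Lipschitz maps $G_n:D_n\to B_{X_n}$ with $G_n(0)=0$. Start with $D_0=\{0\}$, $G_0(0)=0$. Let stage $n$ be given.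

**Step 1. Preimages for the points that are missed.** Let $\Lambda_n=B_{X_n}\setminus G_n(D_n)$, let $Y_n=X_n\oplus_1\ell_1(\Lambda_n)$ with unit vectors $e_y$ $(y\in\Lambda_n)$, let $D_n'=D_n\cup\{e_y:y\in\Lambda_n\}\subset B_{Y_n}$, and extend $G_n$ to $G_n':D_n'\to B_{X_n}$ by $G_n'(e_y)=y$. This is injective, since the points $y$ are distinct and outside $G_n(D_n)$. It is 1-Lipschitz: for $y\ne y'$ we have $\|e_y-e_{y'}\|=2\ge\|y-y'\|$, and for $x\in D_n$
$$\|e_y-x\|=1+\|x\|\ge\|y\|+\|G_n(x)\|\ge\|y-G_n(x)\|,$$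
using $\|G_n(x)\|=\|G_n(x)-G_n(0)\|\le\|x\|$. The set $D_n'$ is closed in $Y_n$, as the union of a closed set and a 2-separated set.

**Step 2. Images for all points of $B_{Y_n}$.** Let $\mathcal G$ be the closed unit ball of $Y_n^*$. For $\gamma\in\mathcal G$ let $g_\gamma$ be a 1-Lipschitz extension of $\gamma\circ G_n'$ from $D_n'$ to $B_{Y_n}$. Since $g_\gamma(0)=0$, $|g_\gamma|\le1$. Let $\Omega$ be the set of all 1-Lipschitz $h:B_{Y_n}\to\mathbb R$ that vanish on $D_n'$; as $0\in D_n'$, $|h|\le 1$. Put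
$$X_{n+1}=\ell_\infty(\mathcal G)\oplus_\infty\ell_\infty(\Omega),\qquad D_{n+1}=B_{Y_n},\qquad G_{n+1}(x)=\big((g_\gamma(x))_\gamma,(h(x))_h\big)\in B_{X_{n+1}},$$
and identify $w\in Y_n$ with $((\gamma(w))_\gamma,0)$, an isometric embedding by Hahn–Banach. Since $Y_n$ is complete, $D_{n+1}$ is closed in $X_{n+1}$. Every coordinate of $G_{n+1}$ is 1-Lipschitz, so $G_{n+1}$ is. For $x\in D_n'$ we have $G_{n+1}(x)=((\gamma(G_n'x))_\gamma,0)$, which is $G_n'(x)$ under the identification. So $G_{n+1}$ extends $G_n'$, and $G_{n+1}(0)=0$.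

The functions $h$ serve injectivity. On $D_n'$, $G_{n+1}=G_n'$ is injective. If $x\notin D_n'$ and $x'\ne x$, then $h(z)=\operatorname{dist}(z,D_n'\cup\{x'\})$ lies in $\Omega$ and $h(x)>0=h(x')$, because $D_n'\cup\{x'\}$ is closed and does not contain $x$. So $G_{n+1}$ is injective.

**Step 3. The union.** We have $B_{X_n}\subset B_{Y_n}=D_{n+1}\subset B_{X_{n+1}}$, the map $G_{n+1}$ extends $G_n$, and $B_{X_n}=G_n(D_n)\cup\Lambda_n\subset G_{n+1}(D_{n+1})$. Let $X=\bigcup X_n$. Then $B_X=\bigcup B_{X_n}=\bigcup D_n$, and $G=\bigcup G_n:B_X\to B_X$ is a 1-Lipschitz bijection. For $y\in X_0$ with $0<\|y\|<1$ we have $y\in\Lambda_0=B_{X_0}\setminus\{0\}$, $G(e_y)=y$, $G(0)=0$ and $\|e_y-0\|=1>\|y\|$, so $G$ is not an isometry. Finally $X$ contains $\ell_1(\Lambda_0)$ with $\Lambda_0$ infinite, so $X$ is infinite-dimensional. $\blacksquare$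

## 5. When can an image have norm exactly one?

For the sphere, replace balls by spheres: give each missed $y\in S$ a preimage $e_y$, which is a unit vector, and then give all unit vectors images. The construction of Section 4 gives images of norm *at most* $1$. Nothing in it gives norm *exactly* $1$, and this is where it stops being a proof.

Let us see what is needed. Let $Z$ be a space, let $A\subset B_Z$ with $0\in A$ carry the map $\gamma$ defined so far, with $\gamma(0)=0$, and let $\bar x$ be a unit vector that needs an image. The coordinates of the image of $\bar x$ are numbers $h(\bar x)$, where $h$ is a real function on $B_Z$ with $h(x)-h(x')\le p(x-x')$ that agrees on $A$ with $\omega\circ\gamma$ for some functional $\omega\le p$. Such $h$ has $h(\bar x)\le h(0)+p(\bar x)=1$. When can $h(\bar x)=1$? Since $h(\bar x)-h(a)\le p(\bar x-a)$, we need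
$$\omega(\gamma(a))\ \ge\ b(a):=1-p(\bar x-a)\qquad\text{for all }a\in A.\tag{2}$$
Conversely, if (2) holds and $h_0$ is any admissible extension of $\omega\circ\gamma$, then $h=\max(h_0,b)$ is admissible, still equals $\omega\circ\gamma$ on $A$, and has $h(\bar x)=1$; here $b(x)-b(x')=p(\bar x-x')-p(\bar x-x)\le p(x-x')$. So everything depends on finding *one* functional $\omega\le p$ satisfying *all* the inequalities (2).

Some of them are free, since $\omega(\gamma(a))\ge-p(-\gamma(a))$ always. Consider $a=e_y$, $\gamma(e_y)=y$. For a norm and the $\ell_1$-sum, if $\bar x=(v,c)$ has norm $1$ and $0\le c_y\le1$, then $\|\bar x-e_y\|=1-c_y+(1-c_y)=2-2c_y$, so $b(e_y)=2c_y-1$. This exceeds the free bound $-1$ as soon as $c_y>0$. So there can be many non-free conditions, on vectors $y$ that point in any directions, besides the conditions from older points.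

Asymmetry helps. Give the negative direction of each $e_y$ a large weight:
$$p(v,c)=p(v)+\sum_y(c_y^++Mc_y^-).$$
Then $p(e_y)=1$ as before, but $p(\bar x-e_y)\ge M(1-c_y)$. If $p(-y)\le C$, the free bound is $\omega(y)\ge-C$, and the condition at $e_y$ is not free only if $M(1-c_y)<1+C$. For large $M$ this forces $c_y$ close to $1$, and since $\sum c_y^+\le 1$ at most one $y$ qualifies. For that single $y$ we take $\omega$ norming $y$.

There remain the conditions (2) at the older points $a\in S$, whose images were fixed earlier. For these we want the free bound to suffice too, and for this we make the map shrink backward values by a factor, $p(-\gamma(a))\le\frac12p(-a)$. The factor matters. Suppose only $p(-\gamma(a))\le p(-a)$ were known, and take $\bar x=(\kappa a,(1-\kappa)e_y)$ with $p(a)=1$ and small $\kappa>0$. Then $p(\bar x)=1$, and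
$$b(a)=1-p(\kappa a-a)-(1-\kappa)=\kappa-(1-\kappa)p(-a)>-p(-a),$$
so the free bound $-p(-a)$ does not give (2). With $-\frac12p(-a)$ there is room. The next two sections set this up.

## 6. Spaces of finite asymmetry and two extension lemmas

**Definition (semi-Lipschitz).** A real function $h$ on a subset of an asymmetrically normed space is *semi-Lipschitz* if $h(x)-h(x')\le p(x-x')$ for all $x,x'$.

On $\mathbb R$ with $p(t)=t^++Mt^-$ this says that all difference quotients lie in $[-M,1]$. The functions $x\mapsto p(x-a)$ and $x\mapsto-p(a-x)$ are always semi-Lipschitz. The maximum of two semi-Lipschitz functions $h_1,h_2$ is semi-Lipschitz, since $h_i(x)\le h_i(x')+p(x-x')\le\max(h_1,h_2)(x')+p(x-x')$. An infimum of a family $(h_i)$, if finite everywhere, is semi-Lipschitz: $\inf_jh_j(x)\le h_i(x)\le h_i(x')+p(x-x')$, and take the infimum over $i$.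

**Definition (asymmetry).** For $C\ge1$, $E$ has *asymmetry* $\le C$ if $p(-x)\le Cp(x)$ for all $x\in E$.

The line with $t^++Mt^-$, $M\ge1$, has asymmetry $\le M$. Finitely supported sequences with $p(c)=\sum_{n\ge1}(c_n^++\frac1nc_n^-)$ form a $T_1$ space without finite asymmetry: $p(-e_n)=\frac1n$ but $p(e_n)=1$. Finite asymmetry implies $T_1$, since $p(x)=0$ gives $p(-x)=0$. In such spaces topological notions refer to the norm $p^s(x)=\max(p(x),p(-x))$, which satisfies $p\le p^s\le Cp$. By the triangle inequality $|p(x)-p(x')|\le p^s(x-x')$, so $p$ is continuous.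

**Definition (projection).** A *projection* of $E$ onto a subspace $Z$ is a linear $R:E\to Z$ with $R|_Z=\mathrm{id}$ and $p(Rx)\le p(x)$ for all $x$.

The last condition is part of the definition; for example $(v,c)\mapsto v$ in the weighted sum above. Applying it to $\pm x$ gives $p^s(Rx)\le p^s(x)$, so $R$ is continuous and $Z=\{x:Rx=x\}$ is closed. Embeddings are linear isometries, treated as inclusions, and all asymmetric norms are denoted $p$. We also need
$$(s^+-t^+)^{\pm}\le(s-t)^{\pm}\qquad(s,t\in\mathbb R).\tag{3}$$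
For the sign $+$: if $s^+>t^+$ then $s>0$ and $s^+-t^+=s-t^+\le s-t$. The sign $-$ follows by exchanging $s$ and $t$.

**Lemma 1 (adding preimages).** Let $E$ have asymmetry $\le C$, let $Z\subset E$ be a subspace with a projection $R:E\to Z$, let $\Psi:B_Z\to B_E$ be nonexpansive with $\Psi(0)=0$, and let $\Lambda\subset B_E$, $M\ge C$. Put $\widetilde Z=E\oplus\mathbb R^{(\Lambda)}$ (finitely supported $c$) with unit vectors $e_y$ and
$$p(v,c)=p(v)+\sum_{y\in\Lambda}(c_y^++Mc_y^-),\qquad T(v,c)=\Psi(Rv)+\sum_{y\in\Lambda}c_y^+y\in E\quad\text{for }(v,c)\in B_{\widetilde Z}.$$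
Then:

1. $\widetilde Z$ has asymmetry $\le M$, and $(v,c)\mapsto v$ is a projection of $\widetilde Z$ onto $E$.
2. $T$ is nonexpansive, $T=\Psi$ on $B_Z$, and $T(e_y)=y$.
3. $\{e_y:y\in\Lambda\}$ is uniformly separated in $p^s$, and $Z$ is closed in $\widetilde Z$.

**Proof.** (1) Since $t\mapsto t^++Mt^-$ is an asymmetric norm on $\mathbb R$, $p$ is an asymmetric norm on $\widetilde Z$. Moreover, as $C\le M$ and $1\le M^2$,
$$p(-(v,c))=p(-v)+\sum(c_y^-+Mc_y^+)\le Mp(v)+\sum(M^2c_y^-+Mc_y^+)=Mp(v,c).$$
Clearly $p(v)\le p(v,c)$, which gives the projection.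

(2) For $(v,c)\in B_{\widetilde Z}$ we have $p(Rv)\le p(v)\le 1$, so $T$ is defined. For $y\in\Lambda$, $p(y)\le 1$ and $p(-y)\le C$, so $p(ty)\le t^++Ct^-$ for $t\in\mathbb R$. Using $p(\Psi(Rv)-\Psi(Rv'))\le p(R(v-v'))\le p(v-v')$, then (3) and $C\le M$,
$$\begin{aligned}p\big(T(v,c)-T(v',c')\big)&\le p(v-v')+\sum\big((c_y^+-c_y'^+)^++C(c_y^+-c_y'^+)^-\big)\\&\le p(v-v')+\sum\big((c_y-c_y')^++C(c_y-c_y')^-\big)\le p\big((v,c)-(v',c')\big).\end{aligned}$$
For $z\in B_Z$, $T(z,0)=\Psi(Rz)=\Psi(z)$; and $T(e_y)=\Psi(0)+y=y$.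

(3) $p^s(e_y-e_{y'})=1+M$ for $y\ne y'$. The map $(v,c)\mapsto Rv$ is a projection of $\widetilde Z$ onto $Z$, so $Z$ is closed. $\square$

The second lemma is the asymmetric form of Step 2 in Section 4. Each coordinate is now a pair $(\omega,h)$ as in Section 5. The hypothesis on the map $T$ guarantees that every $\omega$ has at least one admissible $h$, namely $\omega\circ T$. It also provides a projection back, which we need in order to read coordinates of vectors many stages later.

**Lemma 2 (adding images).** Let $\theta\in(0,1]$. Let $Z$ have asymmetry $\le M$, let $A\subset B_Z$ be closed with $0\in A$, let $T:B_Z\to Z$ be nonexpansive with $T(0)=0$ and $p(-Tx)\le\theta p(-x)$ on $B_Z$, and let $\gamma=T|_A$. Let $\Omega$ be the set of pairs $(\omega,h)$ with $\omega\in K_Z$ and $h:B_Z\to\mathbb R$ semi-Lipschitz such that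
$$h=\omega\circ\gamma\ \text{ on }A,\qquad h(x)\ge-\theta p(-x)\ \text{ for all }x\in B_Z.\tag{4}$$
For $w\in Z$, $x\in B_Z$ define functions on $\Omega$ by $\hat w(\omega,h)=\omega(w)$ and $\Gamma(x)(\omega,h)=h(x)$. Let $\mathcal E\subset\mathbb R^\Omega$ be the linear span of all these functions, with $p(f)=\sup_\Omega f$. Then:

1. $\mathcal E$ is an asymmetrically normed space of asymmetry $\le M/\theta$.
2. $w\mapsto\hat w$ is a linear isometric embedding $Z\to\mathcal E$; we regard $Z\subset\mathcal E$.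
3. There is a projection $\mathcal R:\mathcal E\to Z$.
4. $\Gamma:B_Z\to B_{\mathcal E}$ is nonexpansive, $\Gamma=\gamma$ on $A$ (so $\Gamma(0)=0$), and $p(-\Gamma x)\le\theta p(-x)$.
5. If $x\in B_Z\setminus A$, $x'\in B_Z$, $x'\ne x$, then $\Gamma(x)\ne\Gamma(x')$.
6. $p(\Gamma x)=\sup\{h(x):(\omega,h)\in\Omega\}$.

**Proof.** *Preparation.* Let $(\omega,h)\in\Omega$. As $0\in A$, $h(0)=\omega(\gamma(0))=0$, so
$$-\theta p(-x)\le h(x)\le p(x)\le1\qquad(x\in B_Z).\tag{5}$$
Since $p(-x)\le Mp(x)\le M$, each $\Gamma(x)$ is bounded on $\Omega$; each $\hat w$ is bounded because $-p(-w)\le\omega(w)\le p(w)$. So $p$ is finite on $\mathcal E$, and it is sublinear and positively homogeneous. Also $(0,0)\in\Omega$, and every $f\in\mathcal E$ vanishes at $(0,0)$, so $p\ge0$. Finally,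
$$(\omega,\omega\circ T)\in\Omega\qquad\text{for every }\omega\in K_Z:\tag{6}$$
$\omega(Tx)-\omega(Tx')\le p(Tx-Tx')\le p(x-x')$, the two functions $\omega\circ T$ and $\omega\circ\gamma$ agree on $A$, and $\omega(Tx)\ge-p(-Tx)\ge-\theta p(-x)$.

(1) The set $\Omega$ is closed under a scaled reflection. Let $C=M/\theta$, so $C\ge M\ge1$, and let $(\omega,h)\in\Omega$. Then $(-\omega/C,-h/C)\in\Omega$. Indeed $-\omega(w)\le p(-w)\le Mp(w)\le Cp(w)$. Next, $h(x')-h(x)\le p(x'-x)\le Mp(x-x')\le Cp(x-x')$. The condition on $A$ is linear. And by (5), $-h(x)/C\ge-p(x)/C\ge-Mp(-x)/C=-\theta p(-x)$. Each $f\in\mathcal E$ satisfies $f(-\omega/C,-h/C)=-f(\omega,h)/C$, so $p(f)\ge\sup_\Omega(-f)/C=p(-f)/C$. If $p(f)=p(-f)=0$, then $f\le0\le f$, so $f=0$.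

(2) By (6) every $\omega\in K_Z$ occurs in $\Omega$, so $p(\hat w)=\max_{\omega\in K_Z}\omega(w)=p(w)$ by (1). The map is linear, and injective since $Z$ is $T_1$.

(3) For $f=\hat w+\sum a_i\Gamma(x_i)$ put $\mathcal Rf=w+\sum a_iT(x_i)$. For all $\omega\in K_Z$,
$$\omega(\mathcal Rf)=\omega(w)+\sum a_i\,\omega(Tx_i)=f(\omega,\omega\circ T).$$
If a representation gives $f=0$, then $p(\mathcal Rf)=\max_\omega\omega(\mathcal Rf)=0$, so $\mathcal Rf=0$ because $Z$ is $T_1$. Hence $\mathcal R$ is well defined and linear. Also $p(\mathcal Rf)=\max_\omega f(\omega,\omega\circ T)\le p(f)$ and $\mathcal R\hat w=w$.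

(4) For all $(\omega,h)\in\Omega$: $h(x)-h(x')\le p(x-x')$, $h(x)\le p(x)$ and $-h(x)\le\theta p(-x)$. Take suprema. For $a\in A$, $\Gamma(a)(\omega,h)=h(a)=\omega(\gamma(a))$, that is, $\Gamma(a)=\widehat{\gamma(a)}$.

(5) Let $h(z)=\inf_{a\in A\cup\{x'\}}p(z-a)$. It is semi-Lipschitz, nonnegative, and zero on $A\cup\{x'\}$. So $(0,h)\in\Omega$. The set $A\cup\{x'\}$ is closed and does not contain $x$, and $p\ge p^s/M$, so $h(x)>0=h(x')$.

(6) This is the definition of $p$ on $\mathcal E$. $\square$

## 7. The tower for spheres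

We prove Theorem B by building $E_0\subset Z_1\subset E_1\subset Z_2\subset\cdots$, where $Z_{n+1}$ adds preimages to $E_n$ and $E_{n+1}$ adds images to $Z_{n+1}$.

**Data at stage $n$.**

* (a) A space $E_n$ with asymmetry $\le C_n$, $C_n\ge1$.
* (b) A subspace $Z_n\subset E_n$ and a projection $R_n:E_n\to Z_n$.
* (c) A nonexpansive $\Gamma_n:B_{Z_n}\to B_{E_n}$, injective on $S_{Z_n}$, with $\Gamma_n(0)=0$, $p(-\Gamma_nx)\le\frac12p(-x)$ on $B_{Z_n}$, and $p(\Gamma_nx)=1$ for $x\in S_{Z_n}$.

At stage $0$, $E_0$ is the given infinite-dimensional normed space, $C_0=1$, $Z_0=\{0\}$ (so $S_{Z_0}=\emptyset$), $R_0=0$, $\Gamma_0(0)=0$. Suppose the data are given up to stage $n$.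

**Step 1. Preimages for the missed unit vectors.** Put
$$\Lambda_n=S_{E_n}\setminus\Gamma_n(S_{Z_n}),\qquad M_n=2C_n(1+C_n)^2.$$
Lemma 1 with $E=E_n$, $Z=Z_n$, $R=R_n$, $\Psi=\Gamma_n$, $\Lambda=\Lambda_n$, $M=M_n$ gives $Z_{n+1}=E_n\oplus\mathbb R^{(\Lambda_n)}$ of asymmetry $\le M_n$ and $T_n:B_{Z_{n+1}}\to E_n\subset Z_{n+1}$:
$$p(v,c)=p(v)+\sum_y(c_y^++M_nc_y^-),\qquad T_n(v,c)=\Gamma_n(R_nv)+\sum_yc_y^+y.$$
Let $\pi_n(v,c)=v$, a projection of $Z_{n+1}$ onto $E_n$. The factor $\frac12$ survives: for $y\in\Lambda_n$ we have $p(-y)\le C_n$, and $2C_n\le M_n$, so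
$$p(-T_n(v,c))\le\tfrac12p(-R_nv)+C_n\sum c_y^+\le\tfrac12\Big(p(-v)+\sum(c_y^-+M_nc_y^+)\Big)=\tfrac12p(-(v,c)).\tag{7}$$
Put
$$A_n=S_{Z_n}\cup\{0\}\cup\{e_y:y\in\Lambda_n\},\qquad\gamma_n=T_n|_{A_n}.$$
So $\gamma_n=\Gamma_n$ on $S_{Z_n}$, $\gamma_n(0)=0$, $\gamma_n(e_y)=y$. By Lemma 1(3), $Z_n$ is closed in $Z_{n+1}$ and the $e_y$ are uniformly separated; since $p$ is continuous, $S_{Z_n}$ is closed. So $A_n$ is closed.

**Step 2. Images for the new unit vectors.** Apply Lemma 2 with $Z=Z_{n+1}$, $M=M_n$, $A=A_n$, $T=T_n$, $\theta=\frac12$. Denote the set of pairs by $\Omega_n$, the space by $E_{n+1}^0\supset Z_{n+1}$ (asymmetry $\le2M_n$), the projection by $R_{n+1}^0:E_{n+1}^0\to Z_{n+1}$, and the map by $\Gamma_{n+1}:B_{Z_{n+1}}\to B_{E_{n+1}^0}$. Then $\Gamma_{n+1}=\Gamma_n$ on $S_{Z_n}$, $\Gamma_{n+1}(e_y)=y$, $\Gamma_{n+1}(0)=0$ and $p(-\Gamma_{n+1}x)\le\frac12p(-x)$. It is injective on $S_{Z_{n+1}}$. On $A_n\cap S_{Z_{n+1}}=S_{Z_n}\cup\{e_y\}$ this follows from (c) and $\Lambda_n\cap\Gamma_n(S_{Z_n})=\emptyset$.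 If one of the two points is outside $A_n$, use Lemma 2(5).

**Step 3. Room for a later enlargement.** For Theorem B take $E_{n+1}=E_{n+1}^0$, $R_{n+1}=R_{n+1}^0$, $C_{n+1}=2M_n$. More generally, $E_{n+1}\supset E_{n+1}^0$ may be any space of finite asymmetry $\le C_{n+1}$ with a projection $\rho:E_{n+1}\to E_{n+1}^0$; then $R_{n+1}=R_{n+1}^0\rho$ is a projection onto $Z_{n+1}$. This freedom is used only for Theorem D.

Everything required at stage $n+1$ is in place except $p(\Gamma_{n+1}x)=1$ for $x\in S_{Z_{n+1}}$. By Lemma 2(6) and (5) it suffices to find, for each such $x$, a pair $(\omega,h)\in\Omega_n$ with $h(x)=1$. This is the case $N=n$ of Lemma 3 below.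

**The first stage by hand.** Here $C_0=1$, $M_0=8$, $\Lambda_0=S_{E_0}$, $T_0(v,c)=\sum c_y^+y$, $A_0=\{0\}\cup\{e_y\}$. Let $\bar x=(v,c)\in S_{Z_1}$ and $b(x)=1-p(\bar x-x)$. We want $\omega\in K_{E_0}$ with $\omega(y)\ge b(e_y)$ for all $y\in S_{E_0}$. If $b(e_y)>-1$, then $2>p(\bar x-e_y)\ge8(1-c_y)$, so $c_y>\frac34$. As $\sum c_y^+\le1$, this happens for at most one $y$, say $y_0$. If $y_0$ exists, choose $\omega$ with $\omega(y_0)=1\ge b(e_{y_0})$; otherwise let $\omega=0$. For all other $y$, $\omega(y)\ge-1\ge b(e_y)$. Then $h=\max(\omega\circ T_0,b)$ is semi-Lipschitz, satisfies $h\ge\omega\circ T_0\ge-\frac12p(-x)$ by (7), and equals $\omega\circ\gamma_0$ on $A_0$ (note $b(0)=0$). With $\omega$ extended to $Z_1$ by $\omega(v,c)=\omega(v)$, the pair $(\omega,h)$ lies in $\Omega_0$, and $h(\bar x)=1$.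

At later stages two things are new: the set $A_N$ contains the old sphere $S_{Z_N}$, whose images were fixed earlier, and the functional has to be built through the stages.

## 8. At most one active pair

**Lemma 3 (unit vectors have unit images).** For $N\ge0$ and $\bar x\in S_{Z_{N+1}}$ there is $(\omega,h)\in\Omega_N$ with $h(\bar x)=1$. Hence $p(\Gamma_{N+1}\bar x)=1$.

The proof uses only the spaces and maps of stages $\le N$, together with $Z_{N+1}$, $T_N$, $\Omega_N$, so it may be used inside the induction.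

**Proof.** For $k\le N+1$ let $Q_k:Z_{N+1}\to Z_k$ be the composition of the projections $\pi_N,R_N,\pi_{N-1},R_{N-1},\dots,\pi_k,R_k$, in this order, with $Q_{N+1}=\mathrm{id}$. It is a projection onto $Z_k$. Let
$$b(x)=1-p(\bar x-x)\qquad(x\in Z_{N+1}).$$
As in Section 5, $b$ is semi-Lipschitz; moreover $b\le1$, $b(0)=0$, $b(\bar x)=1$. For $m\le N$ and $y\in\Lambda_m$ call the pair $(m,y)$ *active* if $b(e_y)>-C_m$, where $e_y\in Z_{m+1}\subset Z_{N+1}$. For pairs that are not active, condition (2) is free.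

**Step 1. What an active pair says about $\bar x$.** Let $(m,y)$ be active and write $Q_{m+1}\bar x=(v,c)\in E_m\oplus\mathbb R^{(\Lambda_m)}$, so $p(v)+\sum(c_{y'}^++M_mc_{y'}^-)\le1$. In particular $c_y\le1$; put $\kappa=1-c_y\ge0$. Since $Q_{m+1}$ is a projection that fixes $e_y$,
$$1+C_m>p(\bar x-e_y)\ge p(Q_{m+1}\bar x-e_y)\ge M_m(c_y-1)^-=M_m\kappa.$$
Therefore
$$\kappa<\frac{1+C_m}{M_m}=\frac{1}{2C_m(1+C_m)}\le\frac14,\qquad c_y>\frac34,\qquad p(v)\le1-c_y=\kappa.\tag{8}$$

**Step 2. There is at most one active pair.** This ensures that the functional must meet only one demand that is not free. Two active pairs $(m,y)\ne(m,y')$ at the same level would give $c_y^++c_{y'}^+>1$, which is impossible. Let $(m,y)$ and $(m',y')$ be active with $m<m'$, and write $Q_{m'+1}\bar x=(v',c')$. By (8), $p(v')<\frac14$. Since $m+1\le m'$, the vector $Q_{m+1}\bar x$ is obtained from $v'=\pi_{m'}Q_{m'+1}\bar x\in E_{m'}$ by applying further projections, so $p(Q_{m+1}\bar x)\le p(v')<\frac14$. But $p(Q_{m+1}\bar x)\ge c_y>\frac34$,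 a contradiction.

**Step 3. If $(m,y)$ is active and $x\in S_{Z_m}$, then $b(x)\le-\frac12p(-x)$.** This makes the conditions on the old sphere free. With $v,c,\kappa$ as in Step 1, and $x\in Z_m\subset E_m\subset Z_{m+1}$,
$$p(\bar x-x)\ge p(Q_{m+1}\bar x-x)\ge p(v-x)+c_y\ge p(-x)-p(-v)+1-\kappa\ge p(-x)+1-(1+C_m)\kappa.$$
Here the third inequality uses $p(-x)\le p(v-x)+p(-v)$ and the last one $p(-v)\le C_mp(v)\le C_m\kappa$. By (8), $(1+C_m)\kappa\le\frac1{2C_m}$, and $1=p(x)\le C_mp(-x)$ gives $\frac1{2C_m}\le\frac12p(-x)$. So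
$$b(x)\le(1+C_m)\kappa-p(-x)\le\tfrac1{2C_m}-p(-x)\le-\tfrac12p(-x).$$

**Step 4. The starting functional.** We look for $k_0\le N$ and, for $k_0\le k\le N$, functionals $\omega_k\in K_{E_k}$ with
$$(1_k)\quad\omega_k(\Gamma_kx)\ge b(x)\ \ (x\in S_{Z_k}),\qquad\qquad(2_k)\quad\omega_k(y)\ge b(e_y)\ \ (y\in\Lambda_k).$$

Suppose there is an active pair $(m,y_0)$. Let $k_0=m$ and use (1) to choose $\omega_m\in K_{E_m}$ with $\omega_m(y_0)=p(y_0)=1$. For $x\in S_{Z_m}$, (c) and Step 3 give $\omega_m(\Gamma_mx)\ge-p(-\Gamma_mx)\ge-\frac12p(-x)\ge b(x)$, which is $(1_m)$. Next, $\omega_m(y_0)=1\ge b(e_{y_0})$. For $y\in\Lambda_m$, $y\ne y_0$, the pair $(m,y)$ is not active by Step 2, so $\omega_m(y)\ge-p(-y)\ge-C_m\ge b(e_y)$. This is $(2_m)$.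

If there is no active pair, let $k_0=0$ and $\omega_0=0$. Then $(1_0)$ is vacuous since $S_{Z_0}=\emptyset$, and $(2_0)$ holds since $b(e_y)\le-C_0<0$.

**Step 5. Climbing one stage.** Given $\omega_k$ with $(1_k)$ and $(2_k)$, put $\omega(v,c)=\omega_k(v)$ on $Z_{k+1}$. Since $\omega_k(v)\le p(v)\le p(v,c)$, $\omega\in K_{Z_{k+1}}$. Put
$$h=\max(\omega_k\circ T_k,\ b)\qquad\text{on }B_{Z_{k+1}}.$$
Both functions are semi-Lipschitz, so $h$ is. By (7), $h(x)\ge\omega_k(T_kx)\ge-p(-T_kx)\ge-\frac12p(-x)$. On $A_k$ we have $\omega_k\circ T_k=\omega_k\circ\gamma_k\ge b$: on $S_{Z_k}$ by $(1_k)$, at the points $e_y$ by $(2_k)$, and at $0$ because $b(0)=0$. So $h=\omega_k\circ\gamma_k=\omega\circ\gamma_k$ on $A_k$, and $(\omega,h)\in\Omega_k$.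

If $k<N$, the functional $f\mapsto f(\omega,h)$ on $E_{k+1}^0$ is $\le\sup f=p(f)$. Let $\omega_{k+1}\in K_{E_{k+1}}$ extend it. For $x\in S_{Z_{k+1}}$, $\omega_{k+1}(\Gamma_{k+1}x)=\Gamma_{k+1}(x)(\omega,h)=h(x)\ge b(x)$, which is $(1_{k+1})$. No pair $(k+1,y)$ is active: by Step 2 the only possible active pair has level $k_0\le k$. So for $y\in\Lambda_{k+1}$, $\omega_{k+1}(y)\ge-p(-y)\ge-C_{k+1}\ge b(e_y)$, which is $(2_{k+1})$.

If $k=N$, then $(\omega,h)\in\Omega_N$ and $h(\bar x)\ge b(\bar x)=1$, while $h(\bar x)\le p(\bar x)=1$ by (5). So $h(\bar x)=1$, and $p(\Gamma_{N+1}\bar x)=1$ by Lemma 2(6). $\square$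

## 9. The union of the tower (Theorem B)

**Proof of Theorem B.** By Lemma 3 the induction of Section 7 runs through all $n$. Let $X=\bigcup_nE_n$ with the common $p$. It contains the infinite-dimensional space $E_0$ isometrically, and $p$ is a $T_1$ asymmetric norm because each $E_n$ has finite asymmetry. (The bounds $C_n$ may grow; only finiteness at each stage is used.) Since $Z_n\subset E_n\subset Z_{n+1}$, $S_X=\bigcup_nS_{Z_n}$.

The maps $\Gamma_n|_{S_{Z_n}}$ are compatible, since $\Gamma_{n+1}=\Gamma_n$ on $S_{Z_n}$. They take values in unit spheres by (c), and define a map $\Gamma:S_X\to S_X$ that is nonexpansive and injective, because any two points lie in one $S_{Z_n}$. It is onto: a point $y\in S_{E_n}$ lies in $\Gamma_n(S_{Z_n})$, or it lies in $\Lambda_n$ and equals $\Gamma_{n+1}(e_y)$.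

It is not an isometry. For $y\in S_{E_0}$ we have $\pm y\in\Lambda_0=S_{E_0}$, $M_0=8$, and
$$p(e_y-e_{-y})=1+M_0=9>2=p(y-(-y))=p(\Gamma(e_y)-\Gamma(e_{-y})).$$
So $F=\Gamma^{-1}$ is a non-contractive bijection of $(S_p,d_p)$ that is not an isometry. $\blacksquare$

## 10. Interleaving the two towers (Theorem D)

For the ball we need no lower bound on norms of images, so the same two lemmas with $\theta=1$ build a tower for balls. We run it inside the freedom left in Step 3 of Section 7.

**Proof of Theorem D.** Run the construction of Section 7 and carry along at stage $n$ a subspace $W_n\subset E_n$ with a projection $P_n:E_n\to W_n$, and a nonexpansive injective $\Phi_n:B_{W_n}\to B_{E_n}$ with $\Phi_n(0)=0$. Start with $W_0=\{0\}$, $P_0=0$, $\Phi_0(0)=0$. Suppose stage $n$ is given and Steps 1 and 2 of Section 7 have produced $E:=E_{n+1}^0\supset Z_{n+1}\supset E_n$ of asymmetry $\le C:=2M_n$.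

**Step 1. A projection of $E$ onto $W_n$.** This is needed to apply Lemma 1. Let $P$ be the composition
$$E\xrightarrow{\ R_{n+1}^0\ }Z_{n+1}\xrightarrow{\ \pi_n\ }E_n\xrightarrow{\ P_n\ }W_n.$$
Each factor is a projection and fixes $W_n\subset E_n\subset Z_{n+1}$, so $P$ is a projection onto $W_n$.

**Step 2. Preimages for missed points of the ball.** Put $\Lambda'=B_E\setminus\Phi_n(B_{W_n})$. Lemma 1 with $Z=W_n$, $R=P$, $\Psi=\Phi_n$, $\Lambda=\Lambda'$, $M=C$ gives $W_{n+1}=E\oplus\mathbb R^{(\Lambda')}$ of asymmetry $\le C$ and a nonexpansive $T':B_{W_{n+1}}\to E\subset W_{n+1}$ with $T'=\Phi_n$ on $B_{W_n}$ and $T'(e_y)=y$. Let $D=B_{W_n}\cup\{e_y:y\in\Lambda'\}$. It contains $0$, and it is closed by Lemma 1(3) and continuity of $p$. Since $T'(0)=0$, $p(-T'x)=p(T'(0)-T'(x))\le p(-x)$.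

**Step 3. Images.** Lemma 2 with $Z=W_{n+1}$, $M=C$, $A=D$, $T=T'$, $\theta=1$ gives a space $E_{n+1}\supset W_{n+1}$ of asymmetry $\le C$, a projection $P_{n+1}:E_{n+1}\to W_{n+1}$, and a nonexpansive $\Phi_{n+1}:B_{W_{n+1}}\to B_{E_{n+1}}$ with $\Phi_{n+1}=T'$ on $D$. So $\Phi_{n+1}$ extends $\Phi_n$, $\Phi_{n+1}(e_y)=y$ and $\Phi_{n+1}(0)=0$. It is injective: on $D$ because $\Phi_n$ is injective and $\Lambda'$ is disjoint from $\Phi_n(B_{W_n})$, and otherwise by Lemma 2(5).

**Step 4. The enlargement is permitted, so the sphere is not plastic.** Composing $P_{n+1}:E_{n+1}\to W_{n+1}$ with $(v,c)\mapsto v$ gives a projection $\rho:E_{n+1}\to E=E_{n+1}^0$. So $E_{n+1}$ is allowed in Step 3 of Section 7, with $C_{n+1}=2M_n$. Start from any infinite-dimensional normed space $E_0$. Sections 7–9 apply: on $X=\bigcup E_n$, $p$ is a $T_1$ asymmetric norm and $(S_p,d_p)$ is not plastic.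

**Step 5. The ball is not plastic.** We have $E_n\subset E_{n+1}^0\subset W_{n+1}\subset E_{n+1}$, so $B_X=\bigcup B_{W_n}$, and $\Phi=\bigcup\Phi_n:B_X\to B_X$ is nonexpansive and injective. It is onto, since with $\Lambda'$ from stage $n$
$$B_{E_{n+1}^0}=\Phi_n(B_{W_n})\cup\Lambda'\subset\Phi_{n+1}(B_{W_{n+1}})$$
and every point of $B_X$ lies in some $B_{E_{n+1}^0}$. Take $y\in E_0$ with $0<p(y)<1$. At the step from $n=0$, where $W_0=\{0\}$ and $\Lambda'=B_E\setminus\{0\}$, we have $y\in\Lambda'$, so $\Phi(e_y)=y$, while $\Phi(0)=0$ and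
$$p(e_y-0)=1>p(y)=p(\Phi(e_y)-\Phi(0)).$$
So $\Phi$ is a nonexpansive bijection of $B_X$ that is not an isometry, and $(B_p,d_p)$ is not plastic. $\blacksquare$
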